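# Ergodic but never returning: a family of escaping exponential maps

## 1. The doubling map with a counter

Let $D(x)=2x \bmod 1$ on $[0,1)$, and let $T$ act on $[0,1)\times\mathbb Z$ by
$$T(x,m)=(D(x),\,m+1).$$
The measure is length on each level $[0,1)\times\{m\}$, and we write $|E|$ for the measure of $E$. So $T$ doubles the position and raises a counter. We ask two things of $T$: do points come back, and is the space indecomposable?

Points do not come back. If $W=[0,1)\times\{0\}$, then $T^{-n}(W)=[0,1)\times\{-n\}$ is disjoint from $W$ for all $n\ge1$. The same holds for every subset of one level.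

The space is nevertheless indecomposable. Suppose $T^{-1}(A)=A$ with $A$ measurable, and let $A^m=\{x:(x,m)\in A\}$. Then $A^m=D^{-n}(A^{m+n})$ for all $n\ge 0$. The preimage $D^{-n}(B)$ meets each dyadic interval $J=[i2^{-n},(i+1)2^{-n})$ in a copy of $B$ scaled by $2^{-n}$. So $|A^m\cap J|=|J|\,|A^{m+n}|$. Summing over $i$ gives $|A^m|=|A^{m+n}|$, hence $|A^m\cap J|=|J|\,|A^m|$ for every dyadic $J$. If $|A^m|>0$, take a density point of $A^m$: along the dyadic intervals that shrink to it the density is constantly $|A^m|$ and tends to $1$, so $|A^m|=1$. Since $|A^m|$ does not depend on $m$, either $A$ or its complement is null.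

So $T$ wanders and is ergodic. A first reaction might be that this is impossible, by the following argument. Let $W$ be a set of positive measure with $W\cap T^{-n}(W)=\emptyset$ for $n\ge1$, split it as $W=W_1\sqcup W_2$ with $|W_1|,|W_2|>0$, and put
$$\widehat W_i=\{z:\ T^p(z)=T^q(w)\text{ for some }p,q\ge0,\ w\in W_i\}.$$
Then $T^{-1}(\widehat W_i)=\widehat W_i$. If $T$ were invertible (with measurable inverse), a point in $\widehat W_1\cap\widehat W_2$ would give $w_1\in W_1$, $w_2\in W_2$ with $w_1=T^j(w_2)$ for some $j\in\mathbb Z$. Since $W$ never returns, $j=0$ and $w_1=w_2$, a contradiction. So $\widehat W_1$ and $\widehat W_2$ would be disjoint invariant sets of positive measure. For our $T$ the argument stops exactly at "$w_1=T^j(w_2)$": we have $T(x,0)=T(x+\frac12,0)$, so different points of $W$ are glued together, and $\widehat W_1,\widehat W_2$ overlap.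

One more observation will be useful. The set $A=[0,1)\times\{0\}$ is not invariant, but $A=T^{-n}([0,1)\times\{n\})$ for every $n$. Someone who sees only the point $T^n(z)$, with $n$ known and as large as we like, can still tell whether $z\in A$. Ergodicity does not exclude this.

Exponential maps $z\mapsto\lambda e^z$ also glue points together, since they have period $2\pi i$. Is there one that behaves like $T$: ergodic, and yet with orbits that never return?

## 2. Recurrence and ergodicity for $\lambda e^z$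

For $\lambda\in\mathbb C\setminus\{0\}$ let $f_\lambda(z)=\lambda e^z$. Its only singular value is the asymptotic value $0$; it omits $0$, and $f_\lambda:\mathbb C\to\mathbb C\setminus\{0\}$ is a covering. Note that $f_\lambda'=f_\lambda$. All measure-theoretic notions refer to planar Lebesgue measure, written $|E|$. Since $f_\lambda'$ has no zeros, images and preimages of null sets are null.

**Definition (escaping).** $f_\lambda$ is escaping if $f_\lambda^n(0)\to\infty$ as $n\to\infty$.

For $\lambda=1$ the orbit of $0$ is $0,1,e,e^e,\dots$, so $e^z$ is escaping. For $\lambda=\frac14$ we have $f([0,1])\subset[0,1]$ because $e/4<1$, so that map is not.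

**Definition (ergodic).** $f$ is ergodic if every measurable $A$ with $f^{-1}(A)=A$ has zero measure or a complement of zero measure.

**Definition (dynamically recurrent).** $f$ is dynamically recurrent if for every measurable $A$ of positive measure, $A\cap f^{-n}(A)$ has positive measure for infinitely many $n$. Otherwise $f$ is dynamically non-recurrent; for example, this holds if there is a set $D'$ of positive measure with $D'\cap f^n(D')=\emptyset$ for all $n\ge1$.

For $\lambda=\frac14$ take $D'=\{-2<\operatorname{Re}z<-1\}$. The set $f(D')$ lies in the unit disc, and $f$ maps the unit disc into itself. So no $f^n(D')$, $n\ge1$, meets $D'$, and this map is dynamically non-recurrent.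

**Definition (exact).** $f$ is exact if, whenever $A=f^{-n}(A_n)$ with $A_n$ measurable for all $n\ge1$, we have $|A|=0$ or $|\mathbb C\setminus A|=0$.

Exactness implies ergodicity (take $A_n=A$). The doubling map $D$ alone is exact on $[0,1)$: if $A=D^{-n}(A_n)$ for all $n$, then $|A\cap J|=|J|\,|A_n|=|J|\,|A|$ for dyadic $J$ of length $2^{-n}$, and we conclude as before. The map $T$ of Section 1 is ergodic and not exact.

Two facts are given. There exist escaping exponential maps that are both ergodic and dynamically recurrent. Every escaping exponential map that is not ergodic is dynamically non-recurrent. This leaves the question, from Cui, Huang and Wang, "Dynamical (non-)recurrence of escaping exponential maps", arXiv:2609.03610 (2026): is there an escaping exponential map which is ergodic but dynamically non-recurrent? The answer is yes. Write $c_n=f^n(0)$, so $c_0=0$, $c_1=\lambda$, and $P=\{c_n:n\ge0\}$. For escaping $f$ the set $P$ is closed and discrete.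

**Theorem 1.** There are uncountably many $\lambda$ such that $f=f_\lambda$ is escaping and

* (a) $f$ is ergodic;
* (b) $f$ is dynamically non-recurrent: there is a measurable $W$ with $|W|>0$ and $W\cap f^{-n}(W)=\emptyset=W\cap f^n(W)$ for all $n\ge1$.

For the same $\lambda$ the following stronger statements hold:

* (a′) $f$ is exact;
* (b′) $f$ is totally dissipative: for every compact $Q\subset\mathbb C\setminus P$, almost every orbit visits $Q$ only finitely often. Every set of positive measure contains a set $W$ as in (b), and $\mathbb C$ is, up to a null set, a countable union of sets $X$ with $X\cap f^{-p}(X)=\emptyset$ for all $p\ge1$.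

The map $T$ of Section 1 has the last property in (b′), with the levels as the sets $X$.

We use the following textbook facts. *Rouché* and *Montel* in their usual form. *Noshiro–Warschawski*: a holomorphic $G$ on a convex domain with $\operatorname{Re}G'>0$ is injective, because $\operatorname{Re}\frac{G(b)-G(a)}{b-a}=\int_0^1\operatorname{Re}G'(a+t(b-a))\,dt>0$. *Lebesgue's density theorem*. *Koebe*: if $\phi$ is univalent on $D(w,r)$, then $\phi(D(w,r))\supset D(\phi(w),\frac14r|\phi'(w)|)$, and for $|\zeta-w|\le\theta r$, $\theta<1$,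
$$\frac{1-\theta}{(1+\theta)^3}\le\frac{|\phi'(\zeta)|}{|\phi'(w)|}\le\frac{1+\theta}{(1-\theta)^3},\qquad|\phi(\zeta)-\phi(w)|\le\frac{\theta}{(1-\theta)^2}\,r|\phi'(w)|.$$

The Fatou set is the largest open set on which the iterates form a normal family, and the Julia set is its complement. Two facts about it are needed.

**Fact A.** For escaping $f_\lambda$ the Julia set is $\mathbb C$.

*Proof.* We exclude every type of Fatou component. There are no wandering domains (Goldberg–Keen 1986, Eremenko–Lyubich 1992), no Baker domains (Eremenko–Lyubich 1992), and no Herman rings for entire functions. Attracting and parabolic cycles would attract the singular orbit, which tends to $\infty$. The boundary of a Siegel disc $U$ would lie in $\overline P=P$. Then $U\setminus P$ is nonempty, open and closed in $\mathbb C\setminus P$. As $P$ is closed and discrete, $\mathbb C\setminus P$ is connected, so $U\supset\mathbb C\setminus P$, and the Julia set lies in the discrete set $P$. This is impossible,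 as Julia sets are nonempty and perfect. $\square$

**Fact B.** Let $f=f_\lambda$ have Julia set $\mathbb C$. If $U\ne\emptyset$ is open and $K\subset\mathbb C\setminus\{0\}$ is compact, then $f^n(U)\supset K$ for all large $n$.

*Proof.* Repelling periodic points are dense in the Julia set (Baker 1968). Choose one, $p\in U$, of period $s$, and a disc $V\subset U$ about $p$ with $V\subset f^s(V)$. The sets $f^{sq}(V)$ increase with $q$. Their union $V_\infty$ omits at most one point, by Montel, since $(f^{sq})_q$ is not normal at $p$ (it fixes $p$ and its derivatives there tend to $\infty$). If $V_\infty$ omitted $e\ne0$, it would also omit the infinite set $f^{-s}(e)$, since $f^s(V_\infty)\subset V_\infty$; contradiction. So $V_\infty\supset\mathbb C\setminus\{0\}$.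

For $0\le t<s$, $f^t$ is open and maps $\mathbb C\setminus\{0\}$ onto itself. Exhausting $\mathbb C\setminus\{0\}$ by relatively compact open sets, we find a compact $K'\subset\mathbb C\setminus\{0\}$ with $f^t(K')\supset K$ for all these $t$. For large $q$ we have $f^{sq}(V)\supset K'$ by compactness, hence $f^{sq+t}(V)\supset K$ for $0\le t<s$. These exponents exhaust all large $n$. $\square$

## 3. Moving right, moving left, and why plateaus help

Suppose $\lambda\approx10^6$, so $\log|\lambda|\approx13.8$, and suppose $\operatorname{Re}c_n\approx10^6$ for a long time. Let $z$ be uniform in a rectangle $[j,j+1)\times[0,2\pi)$. Then $f(z)=|\lambda|e^{j}\cdot e^{\xi+i\theta}$ with $\xi$ uniform on $[0,1)$ and $\theta$ uniform modulo $2\pi$. So $f(z)$ is log-uniform on the annulus $\{\rho\le|v|<e\rho\}$ with $\rho=|\lambda|e^j$. If $j$ is large and positive, this annulus is huge. A point of it has real part of order $\rho$, and it lies to the right or to the left with probability $\frac12$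 each. To the right, the same thing happens with a much larger radius. What happens to the left?

Take $z$ with $-N\le\operatorname{Re}z<-N+1$ and $N=500000$. Then $w=f(z)$ is of size about $e^{13.8-N}$, very close to $0$. Its orbit follows that of $0$: $f(w)\approx c_1+\lambda w$, and
$$f^2(w)\approx c_2+c_1c_2w,\qquad |c_1c_2w|\ge|\lambda|\,|c_1|\,|c_2|e^{-N}\approx e^{3\cdot13.8+10^6-500000}\approx e^{500041}$$
(up to a factor $e^{\pm5}$ if $|\operatorname{Re}c_1-10^6|\le5$). So $f^3(z)$ is again log-uniform, very nearly, on a huge annulus. The annulus is centered at $c_2$, but $\operatorname{Re}c_2\approx10^6$ is negligible against $e^{500041}$, and $\operatorname{Im}c_2$ does not matter for $2\pi i$-periodic functions. For $N=20$ this fails: $f^2(z)-c_1$ has size about $e^{27.6-20}\approx2000$, which is small against $\operatorname{Re}c_1\approx10^6$. Such $N$ must be discarded, and it must be shown that they are rare.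

In general let $\sigma_k=\log|\lambda c_1\cdots c_k|$. A point with $\operatorname{Re}z\approx-N$ follows the singular orbit for $k$ steps, where $\sigma_k\le N<\sigma_{k+1}$, and leaves it with gap of logarithm $y\approx\sigma_{k+1}-N$. Thus large radius leads to large radius, directly or after a long stay near $P$. If the radius really grows by a level at each stage, then it serves as the counter of Section 1. What remains is to see whether all other information is lost.

The most obvious escaping map is $e^z$. Try it. Here $c_1=1$, $c_2=e$, $c_3\approx15.15$, $c_4\approx3.81\cdot10^6$, $c_5=e^{c_4}$, so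
$$\sigma_1=0,\quad\sigma_2=1,\quad\sigma_3\approx3.7,\quad\sigma_4\approx18.9,\quad\sigma_5\approx3.81\cdot10^6.$$
Start from the annulus with $\rho=1000$. A point that goes left has $N\le2719$, and all $N$ from $19$ to $2719$ lie in the single block $[\sigma_4,\sigma_5)$. The gap therefore has logarithm $y=\sigma_5-N$ in a window of length about $2700$ at the top of an interval of length $3.8$ million, and the window is determined by $\rho$. The next radius still displays $\rho$, and nothing has been averaged. This is where an averaging proof of ergodicity stops for a singular orbit that grows like a tower.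

The remedy is to let $\operatorname{Re}c_n$ stay near a value $a$ on a long plateau of indices. Then the blocks $[\sigma_k,\sigma_{k+1})$ all have length about $a$. In each block, $y=\sigma_{k+1}-N$ runs through $(0,\sigma_{k+1}-\sigma_k]$ in unit steps, the same range up to $O(1)$ for every block. If $\rho$ is so large that $N$ runs over a great many blocks, then the outcome of a left move is an average over $y\in(0,a)$, **whatever $\rho$ was**. Since each move goes left with probability $\frac12$, the dependence on $\rho$ is halved at each stage and dies out.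

For exactness one more thing must be forgotten, namely the time. A left move takes $k(N)+2$ steps, and this number is spread over a long range, with slowly varying weights; so the clock gets blurred, unlike that of $T$.

## 4. Scales and parameters

Put $a_0=10^6$, $a_{m+1}=e^{\sqrt{a_m}}$, $N_0=1$, $N_m=\lceil a_m\rceil$ for $m\ge1$, and $x_n=a_m$ for $N_m\le n<N_{m+1}$. Further
$$L_m=e^{a_m^{3/4}},\quad H_0=e^{2a_0},\quad H_{m+1}=e^{4H_m},\quad I_m=[L_m,H_m],\quad\varepsilon_m=a_{m+1}^{-1/4}.$$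
The radii of level $m$ will be those in $I_m$. As $a_{m+1}\ge16a_m$, we have $\varepsilon_{m+1}\le\frac12\varepsilon_m$, so $\varepsilon_m$ decreases and $\sum\varepsilon_m<\infty$. We record three inequalities.
$$H_m\ge e^{2a_m}.\tag{4.1}$$
This is an equality for $m=0$, and $H_{m+1}\ge\exp(4e^{2a_m})\ge e^{2a_{m+1}}$.
$$H_m\le a_{m+2}^{1/4}.\tag{4.2}$$
For $m=0$ this says $8a_0\le\sqrt{a_1}=e^{500}$. Inductively, $H_{m+1}\le e^{4a_{m+2}^{1/4}}\le e^{\frac14\sqrt{a_{m+2}}}=a_{m+3}^{1/4}$, since $a_{m+2}^{1/4}\ge16$.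
$$\frac{a_{m+1}^2}{L_m}=\exp(2\sqrt{a_m}-a_m^{3/4})=a_{m+1}^{2-a_m^{1/4}}\le a_{m+1}^{-29}\le\varepsilon_m,\tag{4.3}$$
as $a_m^{1/4}\ge31$. (The windows are disjoint and ordered: $\log H_0=2\cdot10^6<e^{750}=\log L_1$, and for $m\ge1$, $\log H_m=4H_{m-1}\le4a_{m+1}^{1/4}<a_{m+1}^{3/4}=\log L_{m+1}$. This is not needed below.)

Throughout, $C$ and $O(\cdot)$ denote absolute constants, uniform in all other quantities ($\lambda$, indices, radii, functions); $C$ may change from line to line.

**Lemma 2.** For every sign sequence $(s_n)_{n\ge2}\in\{\pm1\}^{\mathbb N}$ there is $\lambda$ with $|\lambda-a_0|\le5$, $|\operatorname{Re}c_n-x_n|\le5$ for $n\ge1$, and $s_n\operatorname{Im}c_n>0$ for $n\ge2$. Different sequences give different $\lambda$.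

*Proof.* Regard $c_n=c_n(\lambda)$ as a function: $c_1=\lambda$, $c_{n+1}=\lambda e^{c_n}$. We construct inductively a point $q_n$ with $\operatorname{Re}q_n=x_n$ and a holomorphic local inverse $\psi_n:D(q_n,5)\to D(a_0,5)$ of $c_n$, that is, $c_n(\psi_n(w))=w$. Start with $q_1=a_0$, $\psi_1=\mathrm{id}$.

**Step 1.** We solve the equation for the next parameter approximately linearly. Given $q_n,\psi_n$, put $\lambda_n=\psi_n(q_n)$. With the principal logarithm, $|\log\psi_n-\log\lambda_n|\le10/(a_0-5)<10^{-3}$ on $D(q_n,5)$. Let $h_n(\zeta)=\zeta+\log\psi_n(\zeta)-\log\lambda_n$. If $|\eta-q_n|\le4$, then $|\zeta-\eta|\ge0.5$ on $|\zeta-q_n|=4.5$. By Rouché, $h_n(\zeta)=\eta$ has exactly one solution $\zeta=h_n^{-1}(\eta)$ in $D(q_n,4.5)$. It equals $\frac1{2\pi i}\oint\frac{\zeta h_n'(\zeta)}{h_n(\zeta)-\eta}d\zeta$ over $|\zeta-q_n|=4.5$, so it is holomorphic in $\eta\in D(q_n,4)$.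

**Step 2.** We choose the next target. We want $|q_{n+1}|=|\lambda_n|e^{x_n}$, $\operatorname{Re}q_{n+1}=x_{n+1}$, $\operatorname{sgn}\operatorname{Im}q_{n+1}=s_{n+1}$. This is possible because $x_{n+1}\le\max(x_n,e^{\sqrt{x_n}})\le\frac12|\lambda_n|e^{x_n}$, and it gives $|\operatorname{Im}q_{n+1}|\ge\frac{\sqrt3}2|q_{n+1}|>5$. On $D(q_{n+1},5)\not\ni0$ choose a branch $\ell$ of the logarithm with $|\operatorname{Im}(\ell(q_{n+1})-\log\lambda_n-q_n)|\le\pi$. We have $\operatorname{Re}(\ell(q_{n+1})-\log\lambda_n)=x_n=\operatorname{Re}q_n$, and $|\ell(w)-\ell(q_{n+1})|\le5/(|q_{n+1}|-5)<0.1$. So $\eta(w):=\ell(w)-\log\lambda_n$ lies within $\pi+0.1<4$ of $q_n$.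

**Step 3.** We define the next inverse and check it. Put $\psi_{n+1}(w)=\psi_n(h_n^{-1}(\eta(w)))$. With $\zeta=h_n^{-1}(\eta(w))$ we have $c_n(\psi_{n+1}(w))=\zeta$, so
$$c_{n+1}(\psi_{n+1}(w))=\psi_n(\zeta)e^\zeta=e^{h_n(\zeta)+\log\lambda_n}=e^{\ell(w)}=w.$$

**Step 4.** We pass to the limit. The nonempty compact sets $S_n=\psi_n(\overline D(q_n,4.5))$ satisfy $S_{n+1}\subset\psi_{n+1}(D(q_{n+1},5))\subset\psi_n(D(q_n,4.5))\subset S_n$. Any $\lambda\in\bigcap S_n$ has $|c_n(\lambda)-q_n|\le4.5$ for all $n\ge1$. This gives the bounds. Since $|\operatorname{Im}q_n|>5$ for $n\ge2$, the signs $s_n$ can be read off from $\operatorname{Im}c_n(\lambda)$, so different sequences give different $\lambda$. $\square$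

Fix such a $\lambda$ and $f=f_\lambda$. As $x_n\to\infty$, $f$ is escaping. Also $P\subset\{\operatorname{Re}\ge0\}$, $|c_j|\ge100$ for $j\ge1$, and $13\le\log|\lambda|\le14$. Put
$$\Lambda_k=\prod_{j=1}^kc_j=(f^k)'(0),\quad d_k=\log|c_k|,\quad\sigma_k=\log|\lambda\Lambda_k|,\quad\Sigma_m=\sigma_{N_m}.$$
Then $\sigma_{k+1}=\sigma_k+d_{k+1}$. Since $d_{k+1}=\log|\lambda|+\operatorname{Re}c_k$,
$$|d_{k+1}-x_k|\le20\quad(k\ge1),\tag{4.4}$$
$$\tfrac14a_ma_{m+1}\le\Sigma_{m+1}\le3a_ma_{m+1}\le a_{m+1}^2.\tag{4.5}$$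
For the upper bound in (4.5), $\sigma_1=2\log|\lambda|\le28$, so $\Sigma_{m+1}\le28+(N_{m+1}-1)(a_m+20)\le N_{m+1}(a_m+20)\le3a_ma_{m+1}$. For the lower bound, $\Sigma_{m+1}\ge(a_m-20)(N_{m+1}-N_m)\ge\frac{a_m}2\cdot\frac{a_{m+1}}2$.

For integers $N\ge\Sigma_0$ let $k(N)=\max\{k:\sigma_k\le N\}$, $y_N=\sigma_{k(N)+1}-N\in(0,d_{k(N)+1}]$ and $\rho_N=e^{y_N}$. Since $\sigma_k\ge k$, we have $k(N)\le N$. If $N\in[\Sigma_m,\Sigma_{m+1})$, then $N_m\le k(N)<N_{m+1}$.

**Definition ($m$-good).** An integer $N\in[\Sigma_m,\Sigma_{m+1})$ is $m$-good if $k=k(N)\le N_{m+1}-2$ and $a_m^{3/4}\le y_N\le d_{k+1}-a_m^{3/4}$.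

For example, $N=500000$ is $0$-good: $\sigma_1\approx27.6$, $d_2\approx10^6+14$, so $k(N)=1$ and $y_N\approx500041$, while $a_0^{3/4}\approx31623$. If $N$ is $m$-good, then $y_N\le a_m+20\le2a_m$. By (4.1), by $\sigma_k=N+y_N-d_{k+1}$, and because $x_{k+1}=a_m$,
$$\rho_N\in I_m,\quad\eta_N:=|\lambda\Lambda_k|e^{-N+1}=e^{1+y_N-d_{k+1}}\le e^{1-a_m^{3/4}}\le\tfrac1{100},\quad|\operatorname{Re}c_{k+1}|\le a_m+5.\tag{4.6}$$

## 5. Averages on logarithmic annuli

Let $B_j=[j,j+1)\times[0,2\pi)$ for $j\in\mathbb Z$. For $\rho>0$ let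
$$p_\rho(v)=\frac1{2\pi|v|^2}1_{\{\rho\le|v|<e\rho\}}.$$
This is a probability density, the law of $\rho e^{\xi+i\theta}$ with $(\xi,\theta)$ uniform on $[0,1)\times[0,2\pi)$. For $g$ measurable, a.e. $2\pi i$-periodic, $0\le g\le1$, put
$$b_g(j)=\frac1{2\pi}\int_{B_j}g,\quad K_g(\rho)=\int gp_\rho,\quad\kappa_g(s)=\frac1{2\pi}\int_0^{2\pi}g(e^{s+i\theta})\,d\theta,$$
so that $K_g(e^y)=\int_y^{y+1}\kappa_g(s)\,ds$. For $g=1_{\{\operatorname{Re}\ge0\}}$, for instance, $b_g(j)=1$ for $j\ge0$, $b_g(j)=0$ for $j<0$, and $K_g\equiv\kappa_g\equiv\frac12$.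

Put $\nu_\rho(j)=\int_{j\le\operatorname{Re}v<j+1}p_\rho$. As $p_\rho$ is even, $\nu_\rho(-j-1)=\nu_\rho(j)$. Let $\mu_\rho(j)=2\nu_\rho(j)$ for $j\ge0$; this is a probability on the integers $0\le j<e\rho$.

**Lemma 3.** Let $\rho\ge1$ in (1)–(3).

1. $|K_g(\rho)-\sum_j\nu_\rho(j)b_g(j)|\le C/\rho$.
2. $\|p_\rho(\cdot-h)-p_\rho\|_{L^1}\le C|h|/\rho$ for $h\in\mathbb C$.
3. $\nu_\rho(j)\le1/\rho$; $\sum_j|\nu_\rho(j+1)-\nu_\rho(j)|\le C/\rho$; and $\nu_\rho(j)\ge c/\rho$, with $c>0$ absolute, if $[j,j+1)\subset[-0.7\rho,0.7\rho]$.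
4. $b_{g\circ f}(j)=K_g(|\lambda|e^j)$ for all $j\in\mathbb Z$.

*Proof.* Let $\mathcal A=\{\rho\le|v|<e\rho\}$. On $\mathcal A$ we have $p_\rho\le\frac1{2\pi\rho^2}$ and $|\nabla p_\rho|=\frac1{\pi|v|^3}\le\frac1{\pi\rho^3}$; also $|\mathcal A|\le\pi e^2\rho^2$.

(1) This says that $p_\rho$ is almost constant on rectangles. Tile the plane by the $2\pi i\mathbb Z$-translates $R$ of the $B_j$; they are convex with diameter $<7$. If $R$ is a translate of $B_j$, then $b_g(j)$ is the mean of $g$ over $R$. Hence the difference in (1) equals $\sum_R\int_R(g-b_g(j))(p_\rho-\bar p_R)$, where $\bar p_R$ is the mean of $p_\rho$ over $R$, and it is at most $\sum_R\int_R|p_\rho-\bar p_R|$. Tiles inside $\mathcal A$ contribute at most $\frac7{\pi\rho^3}\cdot\pi e^2\rho^2=O(1/\rho)$. Tiles disjoint from $\mathcal A$ contribute $0$. The other tiles meet a boundary circle, so they lie in the closed $7$-neighborhoods of $|v|=\rho$ and $|v|=e\rho$, of area $O(\rho)$, and contribute at most $2\cdot\frac1{2\pi\rho^2}\cdot O(\rho)=O(1/\rho)$.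

(2) If $|h|\ge\rho$, the bound is trivial, as the norm is at most $2$. Let $|h|<\rho$. If $v$ has distance $>|h|$ from both boundary circles, the segment $[v-h,v]$ meets neither circle. So it lies in $\mathcal A$, or $p_\rho$ vanishes at both its ends. Such $v$ contribute at most $\frac{|h|}{\pi\rho^3}\pi e^2\rho^2=O(|h|/\rho)$. The other $v$ form a set of area $O(|h|\rho)$ on which the integrand is at most $\frac1{2\pi\rho^2}$.

(3) The density of $\operatorname{Re}v$ is at most $2e\rho\cdot\frac1{2\pi\rho^2}\le\frac1\rho$. The second claim follows from (2) with $h=-1$, as $\nu_\rho(j+1)=\int_{j\le\operatorname{Re}v<j+1}p_\rho(v+1)\,dv$. For the third, if $|x|\le0.7\rho$, the line $\operatorname{Re}v=x$ meets $\mathcal A$ in length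
$$2\big(\sqrt{e^2\rho^2-x^2}-\sqrt{\rho^2-x^2}\big)=\frac{2(e^2-1)\rho^2}{\sqrt{e^2\rho^2-x^2}+\sqrt{\rho^2-x^2}}\ge2(e-1)\rho\ge3\rho,$$
and $p_\rho\ge\frac1{2\pi e^2\rho^2}$ there.

(4) If $z$ is uniform in $B_j$, then $f(z)=\lambda e^z$ has density $p_{|\lambda|e^j}$. $\square$

## 6. Shadowing the singular orbit

The next lemma makes the left move of Section 3 precise. It says that a left move from the strip $-N$ produces a log-uniform point at radius $\rho$, up to a small error.

**Lemma 4.** Let $N\ge1$, $k\ge0$ be integers, $\eta=|\lambda\Lambda_k|e^{-N+1}\le\frac1{100}$ and $\rho=|\lambda\Lambda_{k+1}|e^{-N}$. Then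
$$|b_{g\circ f^{k+2}}(-N)-K_g(\rho)|\le C\Big(\eta+\frac{1+|\operatorname{Re}c_{k+1}|}\rho\Big).\tag{6.1}$$
Moreover, for $z\in B_{-N}+2\pi i\mathbb Z$,
$$|f^{j+1}(z)-c_j|\le2\eta\qquad(0\le j\le k).\tag{6.2}$$

*Proof.* **Step 1.** We bound the gap between the two orbits. Let $r=|\lambda|e^{-N}$, $|w|<er$ and $v_j=f^j(w)-c_j$. Then $v_0=w$ and $v_{j+1}=c_{j+1}(e^{v_j}-1)$. By $|e^v-1|\le|v|e^{|v|}$,
$$|v_j|\le|\Lambda_jw|\exp\Big(\sum_{i<j}|v_i|\Big).$$
Since $|\Lambda_kw|\le\eta$ and $|c_i|\ge100$, we have $|\Lambda_jw|\le100^{-(k-j)}\eta$ for $j\le k$. We claim $|v_j|\le2|\Lambda_jw|$ for $j\le k$. If this holds for all $i<j$, then $\sum_{i<j}|v_i|\le2\eta\sum_{l\ge1}100^{-l}=2\eta/99<\log2$, which gives the claim for $j$. So $|v_j|\le2\eta$ for $j\le k$ and $\sum_{j\le k}|v_j|\le3\eta$. For $z\in B_{-N}+2\pi i\mathbb Z$ the point $w=f(z)$ satisfies $r\le|w|<er$, and (6.2) follows.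

**Step 2.** We show that the last gap is almost linear in $w$. Let $G(w)=f^{k+1}(w)-c_{k+1}$. As $f^{j+1}(w)=c_{j+1}e^{v_j}$,
$$G'(w)=\prod_{j=1}^{k+1}f^j(w)=\Lambda_{k+1}\exp\Big(\sum_{j=0}^kv_j\Big).$$
Hence $|G'/\Lambda_{k+1}-1|\le e^{3\eta}-1\le4\eta$. Integrating from $G(0)=0$ gives $|G(w)/(\Lambda_{k+1}w)-1|\le4\eta$ on $\{|w|<er\}$. There $G$ is injective by Noshiro–Warschawski, applied to $G/\Lambda_{k+1}$.

**Step 3.** We compare densities. If $z$ is uniform in $B_{-N}$, then $w=f(z)$ has density $p_r$. Let $q$ be the density of $G(w)$, $E=G(\{r\le|w|<er\})$ and $E'=\{\rho\le|\zeta|<e\rho\}$; note $\rho=|\Lambda_{k+1}|r$. At $\zeta=G(w)\in E$,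
$$q(\zeta)=\frac1{2\pi|w|^2|G'(w)|^2}=\frac{1+O(\eta)}{2\pi|\zeta|^2},$$
so $|q-p_\rho|\le C\eta p_\rho$ on $E\cap E'$. If $G(w)\notin E'$, then $\log|w|$ is within $O(\eta)$ of $\log r$ or of $\log(er)$. As $\log|w|$ is uniform on $[\log r,\log r+1)$, we get $\int_{E\setminus E'}q=O(\eta)$. Thus $\int_{E\cap E'}q=1-O(\eta)$, hence $\int_{E\cap E'}p_\rho=1-O(\eta)$ and $\int_{E'\setminus E}p_\rho=O(\eta)$. Altogether $\|q-p_\rho\|_{L^1}=O(\eta)$. Since $f^{k+2}(z)=c_{k+1}+G(w)$,
$$b_{g\circ f^{k+2}}(-N)=\int g(c_{k+1}+v)p_\rho(v)\,dv+O(\eta).$$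

**Step 4.** We remove the center $c_{k+1}$. If $\rho<1$, then (6.1) is trivial. If $\rho\ge1$, use the periodicity of $g$ to replace $\operatorname{Im}c_{k+1}$ by its residue in $[0,2\pi)$. This turns $c_{k+1}$ into some $h$ with $|h|\le|\operatorname{Re}c_{k+1}|+2\pi$. Since $\int g(h+v)p_\rho(v)\,dv=\int g(v)p_\rho(v-h)\,dv$, Lemma 3(2) gives (6.1). $\square$

If $N$ is $m$-good and $k=k(N)$, then $\rho=|\lambda\Lambda_{k+1}|e^{-N}=\rho_N$, and (4.6) turns (6.1) into
$$|b_{g\circ f^{k+2}}(-N)-K_g(\rho_N)|\le Ca_me^{-a_m^{3/4}}.\tag{6.3}$$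
For an $(m+1)$-good $N$ the right side is $Ca_{m+1}e^{-a_{m+1}^{3/4}}\le C\varepsilon_m$.

## 7. Weights over the blocks

Let $\rho\in I_m$ and $w_N=\mu_\rho(N-1)$ for $N\ge1$. This is the probability that a point of the annulus that goes left lands in the strip $-N\le\operatorname{Re}<-N+1$. By Lemma 3(3), $\sum_Nw_N=1$, $w_N\le2/\rho$ and $\sum_{N\ge1}|w_{N+1}-w_N|\le C/\rho$. Also $w_N=0$ for $N>e\rho+1$, where $e\rho+1\le4H_m$.

Write $a=a_{m+1}$ and $\Gamma_k=\mathbb Z\cap[\sigma_k,\sigma_{k+1})=\{N:k(N)=k\}$. For $N_{m+1}\le k<N_{m+2}$ let $\bar w_k$ be the mean of $w_N$ on $\Gamma_k$. By (4.4), $\big||\Gamma_k|-a\big|\le21$ for these $k$.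

**Lemma 5.** Let $\rho\in I_m$, $m\ge0$.

1. The total $w$-weight of all $N\ge1$ that are not $(m+1)$-good is $\le C\varepsilon_m$; that of all $N<\Sigma_{m+1}$ is $\le2\varepsilon_m$.
2. $\sum_k\sum_{N\in\Gamma_k}|w_N-\bar w_k|\le C\varepsilon_m$; $\sum_k\bar w_k\le C/a$; $a\sum_k\bar w_k=1+O(\varepsilon_m)$; $\bar w_k=0$ for $k\ge N_{m+2}-2$; and, extending $\bar w_k$ by $0$ outside the plateau $N_{m+1}\le k<N_{m+2}$, $\sum_k|\bar w_k-\bar w_{k-1}|\le C/\rho$.
3. For every $g$ as in Section 5 and $N_{m+1}\le k<N_{m+2}$: $\big|\sum_{N\in\Gamma_k}K_g(\rho_N)-\int_0^a\kappa_g\big|\le C$.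
4. $\sum_{j<a^{3/4}}\mu_\rho(j)\le C\varepsilon_m$, and for $a^{3/4}\le j\le e\rho$: $|\lambda|e^j\in I_{m+1}$.

*Proof.* **Step 1.** We locate the support of $w$ on the plateau. By (4.2), (4.5) and (4.4),
$$4H_m\le4a_{m+2}^{1/4}<\Sigma_{m+2}-2(a+20)\le\sigma_{N_{m+2}-2}.$$
So every $N\ge\Sigma_{m+1}$ with $w_N\ne0$ has $N_{m+1}\le k(N)<N_{m+2}-2$. In particular $\bar w_k=0$ for $k\ge N_{m+2}-2$.

**Step 2.** We bound the weight before the plateau. The weight of $\{N<\Sigma_{m+1}\}$ is at most $2\Sigma_{m+1}/\rho\le2a^2/L_m\le2\varepsilon_m$, by (4.5) and (4.3).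

**Step 3.** We prove the rest of (2). The deviation of $w_N$ from its mean on $\Gamma_k$ is at most the variation of $w$ over $\Gamma_k$, so
$$\sum_k\sum_{N\in\Gamma_k}|w_N-\bar w_k|\le\sum_k|\Gamma_k|\operatorname{Var}_{\Gamma_k}w\le\frac{Ca}\rho\le C\varepsilon_m$$
by (4.3). By Steps 1 and 2, $1-2\varepsilon_m\le\sum_k\bar w_k|\Gamma_k|\le1$. With $\big||\Gamma_k|-a\big|\le21$ this gives $\sum_k\bar w_k\le2/a$ and $a\sum_k\bar w_k=1+O(\varepsilon_m)+O(1/a)=1+O(\varepsilon_m)$. Finally, $|\bar w_k-\bar w_{k-1}|$ is at most the variation of $w$ over $\Gamma_{k-1}\cup\Gamma_k$, the initial jump is at most $2/\rho$, and there is no jump at the right end. So the total is at most $C/\rho$.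

**Step 4.** We prove (1) by counting. In $\Gamma_k$ with $N_{m+1}\le k<N_{m+2}-2$ the numbers $y_N\in(0,d_{k+1}]$ are spaced by $1$. Hence at most $2a^{3/4}+2$ of the integers in $\Gamma_k$ are not $(m+1)$-good. Their total weight is at most
$$\sum_k\bar w_k(2a^{3/4}+2)+\sum_k\sum_{N\in\Gamma_k}|w_N-\bar w_k|\le Ca^{-1/4}+C\varepsilon_m\le C\varepsilon_m.$$
With Steps 1 and 2 this covers all $N\ge1$.

**Step 5.** We prove (3), the averaging over one block. The $y_N$, $N\in\Gamma_k$, are all the points of $\sigma_{k+1}-\mathbb Z$ in $(0,d_{k+1}]$, and $K_g(e^y)=\int_y^{y+1}\kappa_g$. So the sum is $\int\kappa_g$ over one interval whose end points lie in $(0,1]$ and $(d_{k+1},d_{k+1}+1]$. These differ from $0$ and $a$ by at most $25$.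

**Step 6.** We prove (4). The weight is at most $2(a^{3/4}+1)/L_m\le C\varepsilon_m$. Further $|\lambda|e^j\ge e^{a^{3/4}}=L_{m+1}$ and $|\lambda|e^{e\rho}\le e^{14+eH_m}\le e^{4H_m}=H_{m+1}$. $\square$

## 8. One limit for all averages

Let $(u_n)_{n\ge0}$ be measurable, $0\le u_n\le1$, with $u_n=u_{n+1}\circ f$ a.e. Then $u_n$ is a.e. $2\pi i$-periodic. Write $K_n,b_n,\kappa_n$ for $K_{u_n},b_{u_n},\kappa_{u_n}$. The case to keep in mind is $u_n\equiv1_A$ with $f^{-1}(A)=A$. It suffices for ergodicity, and Step 2 below is then trivial; the general case gives exactness.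

**Proposition 6.** There is $\ell\in[0,1]$ such that $|K_n(\rho)-\ell|\le e_m:=C\sum_{i\ge m}\varepsilon_i$ for all $n\ge0$, $m\ge1$, $\rho\in I_m$.

*Proof.* **Step 1.** We write the two moves as equations. Put
$$K_n^+(\rho)=\sum_{j\ge0}\mu_\rho(j)b_n(j),\qquad K_n^-(\rho)=\sum_{N\ge1}\mu_\rho(N-1)b_n(-N).$$
Both lie in $[0,1]$. By Lemma 3(1), the symmetry of $\nu_\rho$ and $1/L_m\le\varepsilon_m$,
$$K_n(\rho)=\tfrac12\big(K_n^+(\rho)+K_n^-(\rho)\big)+O(\varepsilon_m)\qquad(\rho\in I_m).\tag{8.1}$$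
Let $m\ge0$, $\rho\in I_m$ and $a=a_{m+1}$. By Lemma 3(4) applied to $u_n=u_{n+1}\circ f$, and Lemma 5(4),
$$K_n^+(\rho)=\sum_{j\ge a^{3/4}}\mu_\rho(j)K_{n+1}(|\lambda|e^j)+O(\varepsilon_m),\qquad|\lambda|e^j\in I_{m+1}\text{ if }\mu_\rho(j)\neq0.\tag{8.2}$$
By Lemma 5(1) and (6.3), applied to $u_n=u_{n+k+2}\circ f^{k+2}$ with $k=k(N)$,
$$K_n^-(\rho)=\sum_{N\ (m+1)\text{-good}}w_NK_{n+k(N)+2}(\rho_N)+O(\varepsilon_m),\qquad\rho_N\in I_{m+1}.\tag{8.3}$$
Let $\bar\kappa_{n,m}=\frac1{a_m}\int_0^{a_m}\kappa_n$. In (8.3) re-insert the $N\ge\Sigma_{m+1}$ that are not good (Lemma 5(1)), replace $w_N$ by $\bar w_{k(N)}$ (Lemma 5(2)), and apply Lemma 5(3) to each block, using $\sum_k\bar w_k\le C/a$. This gives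
$$K_n^-(\rho)=a\sum_k\bar w_k\,\bar\kappa_{n+k+2,m+1}+O(\varepsilon_m).\tag{8.4}$$

**Step 2.** We show that a shift of time is not noticed: for $m\ge1$, $\rho\in I_m$, $n\ge0$ and integers $0\le h\le5H_{m-1}$,
$$|K_n(\rho)-K_{n+h}(\rho)|\le C\varepsilon_m.\tag{8.5}$$
By (8.4), $K_{n+h}^-(\rho)-K_n^-(\rho)=a\sum_l(\bar w_{l-h}-\bar w_l)\bar\kappa_{n+l+2,m+1}+O(\varepsilon_m)$. The sum of $|\bar w_{l-h}-\bar w_l|$ is at most $h\sum_k|\bar w_k-\bar w_{k-1}|\le Ch/\rho$ by Lemma 5(2), and $h\le5a_{m+1}^{1/4}$ by (4.2). So, by (4.3),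
$$|K_{n+h}^-(\rho)-K_n^-(\rho)|\le\frac{Cah}\rho+C\varepsilon_m\le\frac{Ca_{m+1}^2}{L_m}+C\varepsilon_m\le C\varepsilon_m.$$
Let $\delta_m=\sup|K_n^+(\rho)-K_{n+h}^+(\rho)|$ over these $\rho,h,n$. In (8.2) the radii lie in $I_{m+1}$, and $h\le5H_{m-1}\le5H_m$ is admissible there. Insert (8.1) on $I_{m+1}$ and the bound just proved for $K^-$ on $I_{m+1}$; this gives $\delta_m\le\frac12\delta_{m+1}+C\varepsilon_m$. Iterating, with $\delta\le1$ and $\varepsilon$ decreasing, $\delta_m\le2^{-q}+C\sum_{i<q}2^{-i}\varepsilon_{m+i}\le2^{-q}+2C\varepsilon_m$ for all $q$, so $\delta_m\le2C\varepsilon_m$. With (8.1) this proves (8.5).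

**Step 3.** We remove the times from the two equations. Let $m\ge0$, $\rho\in I_m$. In (8.3), $k(N)+2\le N+2\le5H_m$ whenever $w_N\ne0$. So (8.5) on $I_{m+1}$ gives $K_{n+k(N)+2}(\rho_N)=K_n(\rho_N)+O(\varepsilon_m)$. Proceeding as for (8.4), now with the fixed function $\kappa_n$, and using $a\sum_k\bar w_k=1+O(\varepsilon_m)$,
$$K_n^-(\rho)=\bar\kappa_{n,m+1}+O(\varepsilon_m).\tag{8.6}$$
The main term does not depend on $\rho$. Likewise, by (8.2) and (8.5) with $h=1$ on $I_{m+1}$,
$$K_n^+(\rho)=\sum_{j\ge a^{3/4}}\mu_\rho(j)K_n(|\lambda|e^j)+O(\varepsilon_m).\tag{8.7}$$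

**Step 4.** We show that $K_n$ hardly oscillates on $I_m$. Let $\omega_m=\sup\{|K_n^+(\rho)-K_n^+(\rho')|:\rho,\rho'\in I_m,\ n\ge0\}\le1$. Insert (8.1) on $I_{m+1}$ and (8.6) for $m+1$ into (8.7). The total weight in (8.7) is $1+O(\varepsilon_m)$, so
$$K_n^+(\rho)=\tfrac12\bar\kappa_{n,m+2}+\tfrac12\sum_{j\ge a^{3/4}}\mu_\rho(j)K_n^+(|\lambda|e^j)+O(\varepsilon_m).$$
The last sum is, up to $O(\varepsilon_m)$, an average of values of $K_n^+$ on $I_{m+1}$, and two such averages differ by at most $\omega_{m+1}$. Hence $\omega_m\le\frac12\omega_{m+1}+C\varepsilon_m$, and iteration as in Step 2 gives $\omega_m\le C\varepsilon_m$. With (8.6) and (8.1), $K_n$ oscillates by at most $C\varepsilon_m$ on $I_m$, for all $m\ge0$.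

**Step 5.** We compare neighboring levels. Let $\ell_{n,m}=K_n(L_m)$ and $\rho\in I_m$. By (8.7) and Step 4 on $I_{m+1}$, $K_n^+(\rho)=\ell_{n,m+1}+O(\varepsilon_m)$. Next,
$$\int_0^aK_n(e^y)\,dy=\int_0^a\int_y^{y+1}\kappa_n(s)\,ds\,dy=\int_0^a\kappa_n+O(1),$$
because each $s\in[1,a]$ is counted with weight $1$. For $a^{3/4}\le y\le a$ we have $e^y\in I_{m+1}$ by (4.1), and the remaining $y$ form a fraction $a^{-1/4}=\varepsilon_m$ of $[0,a]$. So
$$\bar\kappa_{n,m+1}=\frac1a\int_0^aK_n(e^y)\,dy+O(1/a)=\ell_{n,m+1}+O(\varepsilon_m).$$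
With (8.6) and (8.1), $K_n(\rho)=\ell_{n,m+1}+O(\varepsilon_m)$ on $I_m$. Taking $\rho=L_m$ gives $\ell_{n,m}=\ell_{n,m+1}+O(\varepsilon_m)$. So $\ell_{n,m}\to\ell_n$ as $m\to\infty$, and $|K_n(\rho)-\ell_n|\le C\sum_{i\ge m}\varepsilon_i$ on $I_m$. Finally (8.5) with $h=1$ and $m\to\infty$ gives $\ell_n=\ell_{n+1}$. $\square$

## 9. From a density point to $\ell=1$

If $A$ is invariant and neither $A$ nor its complement is null, then both have density points. We will blow up at such a point until we see an annulus of Section 5, almost filled by $A$. For this we need orbits to move away from $P$ now and then.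

**Lemma 7.** For a.e. $z$ there are infinitely many $n$ with $\operatorname{dist}(f^n(z),P)\ge10$.

*Proof.* Let $Z=\{z:\operatorname{dist}(f^n(z),P)<10\ \forall n\ge0\}$. This is a Borel set with $f(Z)\subset Z\subset\bigcup_kD(c_k,10)$. Put $\alpha=\sup_k|Z\cap D(c_k,10)|\le100\pi$. We show $\alpha\le\frac12\alpha$ by mapping one step forward.

On $D(c_k,10)$ the map $f(c_k+v)=c_{k+1}e^v$ is at most $4$-to-$1$, since vertical chords have length at most $20<4\cdot2\pi$. Moreover $e^{-10}|c_{k+1}|\le|f'|=|f|\le e^{10}|c_{k+1}|$ there. A disc $D(c_l,10)$ that meets the image has $|c_l|\le e^{10}|c_{k+1}|+10\le e^{11}|c_{k+1}|$. Since $\int_{Z\cap D(c_k,10)}|f'|^2\le4|f(Z\cap D(c_k,10))|$,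
$$|Z\cap D(c_k,10)|\le4e^{20}|c_{k+1}|^{-2}M_k\,\alpha,\qquad M_k=\#\{l\ge0:|c_l|\le e^{11}|c_{k+1}|\}.$$
If $k=0$: by (4.4), $d_l\ge a_0-20>\log|\lambda|+11$ for $l\ge2$, so $M_0\le2$ and the factor is at most $8e^{20}/(a_0-5)^2<\frac12$. If $N_m\le k<N_{m+1}$: $d_{k+1}\le a_m+20$, so by (4.4) any $l\ge2$ in the count satisfies $x_{l-1}\le a_m+51<a_{m+1}$. Thus $l\le N_{m+1}$ and $M_k\le N_{m+1}+1\le2e^{\sqrt{a_m}}$. The factor is at most $8e^{20+\sqrt{a_m}-2a_m+40}<\frac12$.

So $\alpha\le\frac12\alpha$, hence $\alpha=0$ and $|Z|=0$. The exceptional set of the lemma is $\bigcup_nf^{-n}(Z)$, which is null. $\square$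

**Proposition 8.** Let $A=f^{-n}(A_n)$ with $A_n$ measurable for all $n\ge0$ ($A_0=A$), and $|A|>0$. Put $u_n=1_{A_n}$. Then $u_n=u_{n+1}\circ f$ a.e., and the number $\ell$ of Proposition 6 equals $1$.

*Proof.* **Step 1.** We check the hypothesis of Proposition 6. We have $f^{-n}(A_n)=A=f^{-n}(f^{-1}(A_{n+1}))$ and $f^n(\mathbb C)\supset\mathbb C\setminus\{0\}$. So $A_n$ and $f^{-1}(A_{n+1})$ agree off $0$.

**Step 2.** We blow up. Let $z$ be a density point of $A$ that satisfies the conclusion of Lemma 7, and let $n_i\to\infty$ with $w_i=f^{n_i}(z)$, $\operatorname{dist}(w_i,P)\ge10$. Let $t_i=\operatorname{Re}w_i$, and let $r_i=10$ if $t_i\ge-10$, $r_i=|t_i|$ otherwise. Since $P\subset\{\operatorname{Re}\ge0\}$, $D(w_i,r_i)\cap P=\emptyset$. As $f:\mathbb C\to\mathbb C\setminus\{0\}$ is a covering, we can lift the simply connected set $D(w_i,r_i)$ step by step along the orbit of $z$: if a lift by $s$ steps contained $0$, then $D(w_i,r_i)$ would contain $c_s\in P$. This gives a univalent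 $\phi_i$ on $D(w_i,r_i)$ with $f^{n_i}\circ\phi_i=\mathrm{id}$ and $\phi_i(w_i)=z$.

We claim $|\phi_i'(w_i)|r_i\to0$. Otherwise, by Koebe's $\frac14$-theorem, there is $s>0$ with $f^{n_i}(D(z,s))\subset D(w_i,r_i)\not\ni\lambda$ for infinitely many $i$. This contradicts Facts A and B with $K=\{\lambda\}$.

Put $D_i'=D(w_i,\frac34r_i)$ and $R_i=12|\phi_i'(w_i)|r_i\to0$. By the Koebe bounds with $\theta=\frac34$, $\phi_i(D_i')\subset D(z,R_i)$. By the $\frac14$-theorem on $D_i'$, $\phi_i(D_i')\supset D(z,\frac3{16}|\phi_i'(w_i)|r_i)=D(z,R_i/64)$. And $|\phi_i'|$ varies on $D_i'$ by a factor of at most $7^4$. Since $z$ is a density point of $A$, $|\phi_i(D_i')\setminus A|/|\phi_i(D_i')|\le64^2|D(z,R_i)\setminus A|/|D(z,R_i)|\to0$. Since $\phi_i(w)\in A\iff w\in A_{n_i}$,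
$$\frac{|D_i'\setminus A_{n_i}|}{|D_i'|}\le7^8\,\frac{|\phi_i(D_i')\setminus A|}{|\phi_i(D_i')|}\to0.$$
Pass to a subsequence so that $t_i$ converges in $[-\infty,\infty]$.

**Step 3.** We treat the case $t_i\to t_*\in\mathbb R$, by spreading a fixed rectangle over an annulus. As $r_i\ge10$ stays bounded, the density of $A_{n_i}$ in $D(w_i,7.5)\subset D_i'$ tends to $1$. For large $i$ this disc contains the rectangle $|\operatorname{Re}z-t_*|<3$, $|\operatorname{Im}(z-w_i)|\le\pi$, as $\sqrt{3.1^2+\pi^2}<7.5$. With $S=(t_*-3,t_*+3)\times(0,2\pi)$, a.e. periodicity gives $|S\setminus A_{n_i}|\to0$. Fix $m\ge1$, $\rho\in I_m$ and $Q=\{\rho\le|w|\le e\rho\}$. By Fact B choose $p$ with $f^p(S)\supset Q$. Up to null sets, $Q\setminus A_{n_i+p}\subset f^p(S\setminus A_{n_i})$. As $f^p$ is Lipschitz on $S$, $|Q\setminus A_{n_i+p}|\to0$, so $K_{n_i+p}(\rho)\to1$. By Proposition 6, $\ell\ge1-e_m$ for every $m\ge1$, hence $\ell=1$.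

**Step 4.** In the two remaining cases we find numbers $T_i\to\infty$ and indices $n_i'$ with
$$\sum_{N\in\mathbb Z\cap[\frac34T_i+1,\frac54T_i]}(1-b_{n_i'}(-N))=o(T_i).\tag{9.1}$$

*If $t_i\to+\infty$:* here $r_i=10$. With $j=\lfloor t_i\rfloor$, the disc $D(w_i,7.5)$ contains a full period of $\{j\le\operatorname{Re}z<j+1\}$, as $\sqrt{1+\pi^2}<7.5$. So $b_{n_i}(j)\to1$, that is, $K_{n_i+1}(\hat\rho_i)\to1$ with $\hat\rho_i=|\lambda|e^j\to\infty$, by Lemma 3(4). Put $T_i=\hat\rho_i/2$ and $n_i'=n_i+1$. By Lemma 3(1), $\sum_{j'}\nu_{\hat\rho_i}(j')(1-b_{n_i'}(j'))\to0$. Since $\frac54T_i=0.625\hat\rho_i$, the lower bound $\nu_{\hat\rho_i}\ge c/\hat\rho_i$ of Lemma 3(3) applies to all $j'=-N$ in (9.1), and (9.1) follows.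

*If $t_i\to-\infty$:* put $T_i=|t_i|=r_i$ and $n_i'=n_i$. The square with center $w_i$ and side $T_i/2$ lies in $D_i'$ and misses $A_{n_i}$ only in area $o(T_i^2)$. Its horizontal range is $-\frac54T_i\le\operatorname{Re}\le-\frac34T_i$. So it lies over each strip $\{-N\le\operatorname{Re}<-N+1\}$ with $\frac34T_i+1\le N\le\frac54T_i$, and it contains at least $T_i/20$ disjoint vertical periods of that strip, for large $T_i$, as $\frac{T_i}{4\pi}-1\ge\frac{T_i}{20}$. Hence $\frac{T_i}{20}\cdot2\pi\sum_N(1-b_{n_i'}(-N))=o(T_i^2)$, which is (9.1).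

**Step 5.** We find good integers in the range of (9.1). Let $T=T_i$ be large, and choose $m'$ with $\Sigma_{m'}\le\frac34T+1<\Sigma_{m'+1}$. If $\Sigma_{m'+1}\ge T$, let $E'=\mathbb Z\cap[\frac34T+1,T)$ and $m=m'$. Otherwise let $E'=\mathbb Z\cap[T,\frac54T]$ and $m=m'+1$; here $\frac54T<\frac53\Sigma_{m'+1}<2\Sigma_{m'+1}<\Sigma_{m'+2}$ by (4.5). In both cases $E'\subset[\Sigma_m,\Sigma_{m+1})\cap[\frac34T+1,\frac54T]$, $|E'|\ge T/5$ (number of elements), and $T\ge\Sigma_m\ge\frac14a_{m-1}a_m$ (with $m\ge1$ for $T$ large). Also $m\to\infty$ as $T\to\infty$.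

Consider the blocks $\Gamma_k$ that meet $E'$. Apart from at most three (two blocks not contained in $E'$, and $k=N_{m+1}-1$), each contains at most $2a_m^{3/4}+2\le0.1|\Gamma_k|$ integers that are not $m$-good. Since $|\Gamma_k|\le2a_m$ and $|E'|\ge\frac1{20}a_{m-1}a_m\ge5\cdot10^4a_m$, we have $|\Gamma_k|\le10^{-4}|E'|$. So at least half of $E'$ is $m$-good.

**Step 6.** We conclude. The set $E'$ contains at least $T/10$ integers that are $m$-good, so by (9.1) there is an $m$-good $N\in E'$ with $b_{n_i'}(-N)\ge1-o(1)$. By (6.3), applied to $u_{n_i'}=u_{n_i'+k(N)+2}\circ f^{k(N)+2}$, we get $K_{n_i'+k(N)+2}(\rho_N)\ge1-o(1)$ with $\rho_N\in I_m$. Proposition 6 gives $\ell\ge1-o(1)-e_m$, and $m\to\infty$, so $\ell=1$. $\square$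

*Proof of (a) and (a′) in Theorem 1.* Let $A=f^{-n}(A_n)$ for all $n$, with $A_0=A$ (for ergodicity, $A_n=A$). Suppose $|A|>0$ and $|\mathbb C\setminus A|>0$. Proposition 8 applies to $(A_n)$ and to $(\mathbb C\setminus A_n)$, and gives limits $\ell=1$ and $\ell'=1$. But $K_{1-u_n}=1-K_{u_n}$ gives $\ell'=1-\ell=0$, a contradiction. $\square$

## 10. The level only rises

We now show that with positive probability the level rises by one at every stage, forever. Together with ergodicity this gives dissipativity.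

For $m\ge0$ let $\mathcal B_m\subset\mathbb Z$ consist of all $j\ge0$ with $|\lambda|e^j\in I_{m+1}$ and all $j=-N$ with $N$ $(m+1)$-good. Let $X_m=\bigcup_{j\in\mathcal B_m}\{j\le\operatorname{Re}z<j+1\}$. On $X_m$ let $F_m=f$ where $\operatorname{Re}z\ge0$, and $F_m=f^{k(N)+2}$ on $\{-N\le\operatorname{Re}z<-N+1\}$. By Lemma 5(1) and (4),
$$\sum_{j\notin\mathcal B_m}\nu_\rho(j)\le C\varepsilon_m\qquad(\rho\in I_m).\tag{10.1}$$

**Lemma 9.** There is $m$ such that
$$Y=\{z:\ z_0=z\in X_m,\ z_{i+1}=F_{m+i}(z_i)\in X_{m+i+1}\ \forall i\ge0\}$$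
has positive measure. The orbit of every $z\in Y$ visits every compact $Q\subset\mathbb C\setminus P$ only finitely often.

*Proof.* **Step 1.** We bound the probability of ever failing. Define $2\pi i$-periodic functions $g_m^{(0)}=1_{\mathbb C\setminus X_m}$ and
$$g_m^{(q+1)}=1\ \text{ off }X_m,\qquad g_m^{(q+1)}=g_{m+1}^{(q)}\circ F_m\ \text{ on }X_m.$$
They take the values $0$ and $1$, and $g_m^{(q)}(z)=0$ exactly when $z_0\in X_m,\dots,z_q\in X_{m+q}$. By induction $g_m^{(q)}$ increases with $q$. Let $\gamma_m^{(q)}=\sup_{\rho\in I_m}K_{g_m^{(q)}}(\rho)$. For $j\in\mathcal B_m$ the mean of $g_{m+1}^{(q)}\circ F_m$ over $B_j$ is at most $\gamma_{m+1}^{(q)}+C\varepsilon_m$: by Lemma 3(4) if $j\ge0$, and by (6.3) and $\rho_N\in I_{m+1}$ if $j=-N$. With Lemma 3(1) and (10.1),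
$$\gamma_m^{(0)}\le C\varepsilon_m,\qquad\gamma_m^{(q+1)}\le\gamma_{m+1}^{(q)}+C\varepsilon_m.$$
So $\gamma_m^{(q)}\le C\sum_{i\ge m}\varepsilon_i$, and this is $<1$ for a fixed large $m$ and all $q$. Let $g=\lim_qg_m^{(q)}$. By monotone convergence $K_g(\rho)<1$ for $\rho\in I_m$. Hence $Y=\{g=0\}$ has positive measure.

**Step 2.** We list the points of an orbit in $Y$. Let $z\in Y$. First there are the points $z_i$. By the definition of $\mathcal B_{m+i}$, either $\operatorname{Re}z_i\ge a_{m+i+1}^{3/4}-15$ or $\operatorname{Re}z_i\le-\Sigma_{m+i+1}+1$, so $|\operatorname{Re}z_i|\to\infty$. Second, when $-N\le\operatorname{Re}z_i<-N+1$ with $N$ $(m+i+1)$-good, there are the intermediate points $f^{j+1}(z_i)$, $0\le j\le k(N)$. By (6.2) and (4.6) they are within $2\eta_N\le2e^{1-a_{m+i+1}^{3/4}}\to0$ of $c_j\in P$. The next point is $f^{k(N)+2}(z_i)=z_{i+1}$, so this is the whole orbit. A compact $Q\subset\mathbb C\setminus P$ is bounded and has positive distance from the closed set $P$,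 so the orbit visits $Q$ only finitely often. $\square$

*Proof of (b) and (b′) in Theorem 1.* **Step 1.** We prove that a.e. orbit leaves compact sets off $P$. Let $Q\subset\mathbb C\setminus P$ be compact and $V_Q=\{z:f^n(z)\in Q\text{ for infinitely many }n\}$. Then $V_Q$ is measurable, $f^{-1}(V_Q)=V_Q$, and $V_Q\cap Y=\emptyset$ with $|Y|>0$. By ergodicity, $|V_Q|=0$.

**Step 2.** We find wandering sets inside any set $A$ of positive measure. Choose a compact $Q\subset\mathbb C\setminus P$ such that $A'=A\cap Q$ has positive measure, and let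
$$W=\{z\in A':f^n(z)\notin A'\ \forall n\ge1\}.$$
By Step 1, a.e. point of $A'$ has a last visit to $A'$, so $A'\subset\bigcup_{n\ge0}f^{-n}(W)$ up to a null set. As preimages of null sets are null, $|W|>0$. By definition $f^n(W)\cap A'=\emptyset$ for $n\ge1$, hence $W\cap f^n(W)=\emptyset=W\cap f^{-n}(W)$. In particular $W\cap f^{-n}(W)$ has measure zero for every $n\ge1$, so $f$ is dynamically non-recurrent.

**Step 3.** We exhaust the plane. Write $\mathbb C\setminus P=\bigcup_lQ_l$ with countably many compact $Q_l$, and let $W_l$ be the set of points of $Q_l$ that never return to $Q_l$. Almost every $z$ lies in some $Q_l$ and has a last visit to it, so $\mathbb C=\bigcup_{l,n}f^{-n}(W_l)$ up to a null set. Each $X=f^{-n}(W_l)$ satisfies $X\cap f^{-p}(X)=f^{-n}(W_l\cap f^{-p}(W_l))=\emptyset$ for $p\ge1$. $\square$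

By Lemma 2 the uncountably many sign sequences give uncountably many such $\lambda$. This proves Theorem 1: there are escaping exponential maps that are ergodic but dynamically non-recurrent. $\blacksquare$
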